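# Cops and Robbers without long induced cycles: the sharp coefficient is $1$, not $\tfrac12$

All graphs are finite, simple and connected. Logarithms are natural, and $[L]=\{1,\dots,L\}$.

## Induced paths and cycles, and the cop number

For a vertex set $X$ of a graph $G$, the graph $G[X]$ has vertex set $X$ and all edges of $G$ with both ends in $X$. An **induced subgraph** of $G$ is a graph of this form. A path or cycle in $G$ is induced exactly when there are no edges between its vertices except its own. In the square with vertices $1,2,3,4$ in cyclic order, the path $1,2,3$ is induced. The path $1,2,3,4$ is not, because $4$ and $1$ are adjacent.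

**Definition (forbidden induced subgraphs).** For a graph $H$, or a family of graphs, $G$ is *$H$-free* if no induced subgraph of $G$ is isomorphic to $H$, respectively to a member of the family. For $k\ge3$, $C_k$ is the cycle on $k$ vertices and $P_k$ is the path on $k$ vertices. A graph is *$(C_k,C_{k+1},\dots)$-free* if it has no induced cycle of length at least $k$.

Examples. The $5$-cycle with one chord contains induced cycles of lengths $3$ and $4$, but not of length $5$: the only $5$-vertex set is the whole graph, and it has six edges. So it is $(C_5,C_6,\dots)$-free and not $(C_4,C_5,\dots)$-free. The square $C_4$ is $P_4$-free, since its only $4$-vertex induced subgraph is itself.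

**Definition (cop number).** First $m$ cops are placed on vertices of $G$ (several may share a vertex). Then the robber chooses a vertex. The sides alternate moves, cops first. In a cop move each cop stays put or moves to an adjacent vertex, and in a robber move the robber does the same. Everybody sees everything. The cops win if at some point a cop occupies the robber's vertex. The *cop number* $c(G)$ is the least $m$ for which the cops have a strategy that guarantees a win.

Example: $c(C_n)=2$ for $n\ge4$. One cop loses because the robber can start at distance at least $2$ from him and keep it so. If the cop's move brings the distance to $1$, say cop at $0$ and robber at $1$ on the cycle $0,1,\dots,n-1$, the robber steps to $2$, at distance $\min(2,n-2)\ge2$. Otherwise the distance is still at least $2$ and he stays. Two cops win: both start at $0$, one stays there, and the other walks $0,1,2,\dots$. When the walker is at $b$, the robber is somewhere in $\{b+1,\dots,n-1\}$ and cannot leave this set without stepping onto a cop. The set shrinks with every cop move until he is caught.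

**Definition ($f$ and $g$).** For $k\ge3$, $f(k)$ is the maximum of $c(G)$ over connected $(C_k,C_{k+1},\dots)$-free graphs, and $g(k)$ is the maximum of $c(G)$ over connected $P_k$-free graphs.

That these maxima are finite is part of Theorem 3 below. Both functions are nondecreasing, because the classes of graphs are nested. Example: a connected $P_3$-free graph is complete (two nonadjacent vertices at least distance would yield an induced $P_3$ on a shortest path between them), and one cop wins on it in one move, so $g(3)=1$.

## Does $k/2+N$ cops always suffice?

If $G$ has no induced cycle of length $k$ or more, how many cops can it need, as a function of $k$? Alexander Clow's "Cops and Robbers on Graphs without Long or Short Holes", arXiv:2610.36290 (2026), is the source of the following.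

**Conjecture.** There exists an integer $N$ such that for all integers $k\ge3$, if $G$ is a $(C_k,C_{k+1},\dots)$-free graph, then $c(G)\le \frac k2+N$.

The conjecture is false. The coefficient $\frac12$ cannot be replaced by any $a<1$, and the sharp coefficient is $1$. We prove the following.

**Theorem 1 (disproof).** Let $L\ge10^6$ be a multiple of $12$ and $k=\frac{4L}3+1$. There is a connected $(C_k,C_{k+1},\dots)$-free graph $G$ with
$$c(G)\ \ge\ \frac{3L}4+1\ =\ \frac k2+\frac L{12}+\frac12 .$$
Hence no $N$ as in the Conjecture exists.

**Theorem 2 (stronger lower bound).** For all sufficiently large $k$,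
$$f(k),\,g(k)\ \ge\ k-\frac{5k\log\log k}{\log k}.$$

**Theorem 3 (upper bound).** $f(3)=1$; $f(k)\le k-3$ for $k\ge4$; $g(k)\le k-2$ for $k\ge3$.

The bound for $g$ is known (Joret–Kamiński–Theis; Sivaraman); a proof is included for completeness.

**Corollary 4.** $\lim f(k)/k=\lim g(k)/k=1$. For real $a$, there is a constant $N$ with $c(G)\le ak+N$ for all $k\ge3$ and all $(C_k,C_{k+1},\dots)$-free $G$ if and only if $a\ge1$.

## The cases $k=3,4,5$

**$k=3$.** A shortest cycle in a graph is induced, since a chord would create a shorter one. So a connected graph with no induced cycle of length at least $3$ has no cycle at all: it is a tree $T$. One cop wins on a tree. Let the cop be at $c$ and the robber at $r\ne c$, and let $C$ be the component of $T-c$ containing $r$. The cop steps to the next vertex $c'$ on the unique path from $c$ to $r$. If $c'=r$, he has won. Otherwise let $C'$ be the component of $T-c'$ containing $r$. It avoids $c$, because the only path from $r$ to $c$ runs through $c'$, so $C'\subseteq C\setminus\{c'\}$. The robber can only move inside $C'$ or onto the cop. The component containing him shrinks each time, so he is caught. Thus $f(3)=1$.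

**$k=4$.** Theorem 3 gives $f(4)\le1$, so $f(4)=1$.

**$k=5$.** The square is $(C_5,C_6,\dots)$-free and needs two cops, so $f(5)\ge2$. Theorem 3 gives $f(5)\le2$, so $f(5)=2$. The square is also $P_4$-free, so $g(4)=2$.

Long cycles themselves never need more than two cops. A lower bound that grows with $k$ has to come from other graphs.

## Chasing along an induced path: proof of Theorem 3

The case $k=3$ was done above. Let $k\ge4$ and let $G$ be connected and $(C_k,C_{k+1},\dots)$-free.

The tree strategy suggests how to proceed: walk toward the robber, and shrink the region he can use. In a general graph the leading cop traces a path $v_1,v_2,\dots$, and the robber might slip out of his region behind the leader. The first remedy is to leave one cop on every vertex of the path. This would confine the robber, but the path may become arbitrarily long, and so would the list of cops. The way out is that an escape route attached far back on the path would close up a long induced cycle. So only the last $k-3$ vertices of the path need a cop.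

For a vertex $v$ let $N(v)$ be its set of neighbors. For a vertex set $C$ let $N(C)$ be the set of vertices outside $C$ with a neighbor in $C$. We show that $k-3$ cops, numbered $0,1,\dots,k-4$, win. If $|V(G)|=1$ this is trivial.

**State $J$** (for $J\ge1$): it is the cops' turn, the robber is in a set $C_J$, cop $a$ is on $v_{\max(1,J-a)}$ for $0\le a\le k-4$, and

* (a) $v_1v_2\dots v_J$ is an induced path;
* (b) $G[C_J]$ is connected, $C_J\cap\{v_1,\dots,v_J\}=\emptyset$, $v_J$ has a neighbor in $C_J$, and $v_i$ has none for $i<J$;
* (c) every $x\in N(C_J)\setminus\{v_J\}$ has a neighbor in $\{v_1,\dots,v_J\}$.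

So the cops occupy exactly the vertices $v_i$ with $\max(1,J-k+4)\le i\le J$, that is, the end of the path.

**Step 1: reaching State 1.** Place all cops on some vertex $v_1$. If the robber chooses $v_1$ he is caught. Otherwise let $C_1$ be the component of $G-v_1$ containing him. Since $G$ is connected, $N(C_1)=\{v_1\}$. Then (a) is trivial, (b) holds, and (c) is vacuous.

**Step 2: every exit is watched.** This step shows that the cops at the end of the path suffice.

**Lemma 5.** If (a)–(c) hold and $x\in N(C_J)\setminus\{v_J\}$, then $x$ is adjacent to some $v_i$ with $\max(1,J-k+4)\le i\le J$.

*Proof.* By (b), the vertices $v_i$ with $i<J$ have no neighbor in $C_J$, while $x$ has one. So $x\notin\{v_1,\dots,v_J\}$. By (c) there is a largest $i\le J$ with $x\sim v_i$. If $i=J$ we are done, as $k\ge4$ gives $J\ge\max(1,J-k+4)$.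

Let $i<J$. Both $v_J$ and $x$ have neighbors in $C_J$, and $G[C_J]$ is connected, so there is a path from $v_J$ to $x$ with all interior vertices in $C_J$. Take a shortest one, with interior vertices $p_1,\dots,p_r$. Since $x\not\sim v_J$, we have $r\ge1$. Consider the closed walk
$$v_i,\ v_{i+1},\ \dots,\ v_J,\ p_1,\ \dots,\ p_r,\ x,\ v_i .$$
It is an induced cycle, for the following reasons. The part $v_i\dots v_J$ is an induced path by (a). The part $v_J,p_1,\dots,p_r,x$ is an induced path, being a shortest path from $v_J$ to $x$ in $G[C_J\cup\{v_J,x\}]$. The vertices $v_i,\dots,v_{J-1}$ have no neighbors among the $p_j$, which lie in $C_J$. Finally $x$ is adjacent to $v_i$, and to none of $v_{i+1},\dots,v_J$ by the choice of $i$. The length is $(J-i+1)+r+1\ge J-i+3$. As $G$ has no induced cycle of length $k$ or more, $J-i+3\le k-1$, i.e. $i\ge J-k+4$. $\blacksquare$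

**Step 3: the cop move.** The aim is to extend the path by one vertex and shrink the robber's region. Let the robber be at $y\in C_J$. If $y\sim v_J$, cop $0$ captures him. Otherwise let $D$ be the component of $G[C_J\setminus N(v_J)]$ containing $y$, and put $C_{J+1}=D$.

By (b), $C_J\cap N(v_J)\ne\emptyset$, so $D\ne C_J$. As $G[C_J]$ is connected, some vertex of $C_J\setminus D$ has a neighbor in $D$. That vertex cannot lie in another component of $G[C_J\setminus N(v_J)]$, so it lies in $N(v_J)$. Call it $v_{J+1}$. Every cop moves to his position for $J+1$. Cop $a$ goes from $v_{J-a}$ to $v_{J+1-a}$, one step along the path, if $J-a\ge1$, and stays on $v_1$ if $J-a\le0$.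

**Step 4: the properties survive.** We check (a)–(c) for $J+1$.

* (a) $v_{J+1}$ lies in $C_J$, hence is none of $v_1,\dots,v_J$. It is adjacent to $v_J$, and to no $v_i$ with $i<J$, because these have no neighbors in $C_J$. So $v_1\dots v_{J+1}$ is an induced path.
* (b) $G[D]$ is connected. $D\subseteq C_J$ avoids $v_1,\dots,v_J$, and it avoids $v_{J+1}\in N(v_J)$. The vertex $v_{J+1}$ has a neighbor in $D$ by choice. The vertex $v_J$ has none, as $D\cap N(v_J)=\emptyset$, and $v_i$ with $i<J$ has none even in $C_J$.
* (c) Let $x\in N(D)\setminus\{v_{J+1}\}$. If $x\in C_J$, then $x\in N(v_J)$, because $D$ is a component of $G[C_J\setminus N(v_J)]$. If $x\notin C_J$, then $x\in N(C_J)$, and $x\ne v_J$ since $v_J$ has no neighbor in $D$. So (c) for $J$ gives $x$ a neighbor in $\{v_1,\dots,v_J\}$.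

**Step 5: the robber's reply, and the end of the game.** If he remains in $C_{J+1}$, we are in State $J+1$. Otherwise he moves to some $x\in N(C_{J+1})$. If $x=v_{J+1}$, he is on the vertex of cop $0$. If not, Lemma 5 applied to $J+1$ says that $x$ is adjacent to an occupied vertex, and he is captured at the next cop move. Since $C_{J+1}\subseteq C_J\setminus N(v_J)$ and $C_J\cap N(v_J)\neq\emptyset$, we have $|C_{J+1}|<|C_J|$. So the process ends, and it can only end with a capture. Hence $f(k)\le k-3$ for $k\ge4$.

To see the strategy run, take the square $1,2,3,4$ with $k=5$ and two cops starting at $v_1=1$. Let the robber choose $3$. Then $C_1=\{2,3,4\}$ and $D=\{3\}$, and we may take $v_2=2$. Cop $0$ goes to $2$ and cop $1$ stays at $1$. If the robber stays, cop $0$ takes him. If he runs to $4$, cop $1$ does.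

**Step 6: from cycles to paths.** Let $k\ge3$ and let $G$ be $P_k$-free. Deleting a vertex from an induced cycle of length at least $k+1$ leaves an induced path on at least $k$ vertices, which contains an induced $P_k$. So $G$ is $(C_{k+1},C_{k+2},\dots)$-free, and as $k+1\ge4$ we get $c(G)\le(k+1)-3=k-2$. This completes the proof of Theorem 3. $\blacksquare$

## Graphs from words: the count that gives $2L$

We now look for graphs that need many cops and have no long induced cycles. A random graph with edge probability $\frac12$ does not do it. Cut its vertex set into disjoint groups of size $h$. Each group independently induces a prescribed graph on $h$ vertices with probability at least $2^{-h(h-1)/2}$. So as the number of vertices grows, every fixed path and cycle appears as an induced subgraph with probability tending to $1$. We need a structure that forces cliques.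

Here is one. Give each vertex $x$ a word $w_x\in[L]^n$, and make $x$ and $y$ adjacent whenever $w_x,w_y$ *agree* in at least one coordinate, i.e. have the same letter there. For example, with $L=n=3$, the words $111$ and $122$ agree in coordinate $1$, so their vertices are adjacent. The words $122$ and $233$ agree nowhere.

**Lemma 6 (counting).** Let each vertex $x$ of $G$ carry a word $w_x\in[L]^n$ such that any two distinct vertices whose words agree in at least one coordinate are adjacent (other edges are allowed as well). Let $X$ be a set of $t$ vertices such that $G[X]$ is a path, or a cycle of length $t\ge4$. For a coordinate $c$, let $e_c$ be the number of edges $xy$ of $G[X]$ such that $w_x,w_y$ agree in coordinate $c$. Then $t\le L+e_c$. Consequently, if $0<\varepsilon<1$ and any two words $w_x,w_y$ with $x\ne y$ agree in at most $\varepsilon n$ coordinates, then $t\le\frac{L}{1-\varepsilon}$.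

*Proof.* Partition $X$ according to the $c$-th letter. There are at most $L$ nonempty classes. Two vertices in one class agree in coordinate $c$, hence are adjacent, so each class is a clique of $G[X]$. Since $G[X]$ is triangle-free, each class has at most two elements, and a class of size two is an edge of $G[X]$ whose ends agree in coordinate $c$. So $t$ is the number of classes plus the number of classes of size two, and $t\le L+e_c$.

Sum this over the $n$ coordinates. The sum $\sum_c e_c$ counts pairs (edge of $G[X]$, coordinate where its ends agree). There are at most $t$ edges, and each contributes at most $\varepsilon n$. Hence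
$$nt\ \le\ nL+t\,\varepsilon n,\qquad\text{i.e.}\qquad t\le\frac L{1-\varepsilon}.\qquad\blacksquare$$

Without the hypothesis on $\varepsilon$, one still has something. The classes of size two are disjoint, so $e_c\le t/2$, and $t\le L+t/2$ gives $t\le2L$. In general one cannot do better. For $n=2$, take all words of $[L]^2$ with $L\ge2$ (cells of a board, adjacent when they share a row or column). The cells
$$(1,1),(1,2),(2,2),(2,3),\dots,(L-1,L),(L,L),(L,1)$$
have exactly two in each row and exactly two in each column. So each cell has exactly two neighbors among them, the consecutive ones, and they form an induced cycle of length $2L$. Its edges agree in half of the coordinates.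

Suppose we could build such a graph on which some $m$ close to $L$ cops fail. The bound $2L$ would allow $k=2L+1$ and give about $k/2$ cops: exactly the conjectured coefficient, and no contradiction. So we need words that pairwise agree rarely.

The other half of the matter is the robber. Take *all* words of $[L]^n$, $n\ge2$, with adjacency exactly when words agree somewhere. Two cops win there. Let the robber be at $r$ and the cops at $w$ and $z$. The first cop moves to $w'$ with $w'_1=w_1$ and $w'_c=r_c$ for $c\ne1$. The second moves to $z'$ with $z'_2=z_2$ and $z'_c=r_c$ for $c\neq2$. Both moves are legal, because $w'$ agrees with $w$ in coordinate $1$ and $z'$ with $z$ in coordinate $2$. If the robber is not yet caught, his next position $r'$ agrees with $r$ in some coordinate $c$. If $c\ne1$, then $w'_c=r'_c$; if $c=1$, then $z'_1=r'_1$. So he is on, or adjacent to, a cop, and loses. Here the trouble is again that words agree a lot: a cop can copy nearly all of the robber's word.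

Even with a sparser set of words, agreement alone is a dangerous rule for the robber. If in every coordinate some cop carries the robber's letter, then every word that agrees with the robber's agrees with some cop's, and he has no safe move.

## Random words with coin-flip edges

Two changes repair this.

* Use a random set of words instead of all words. Random words agree in few coordinates, which pushes the bound of Lemma 6 from $2L$ down toward $L$.
* Add extra edges by fair coins. Then the robber does not need to agree with his old word in order to move. He wants a vertex whose word avoids all the cops' letters and which a coin makes adjacent to his own. Lemma 6 allows extra edges, because it only uses that agreement implies adjacency.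

Now weigh the sizes. With $m$ cops, a random word avoids all cops' letters in all $n$ coordinates with probability at least $\delta^n$, where $\delta=1-\frac mL$. So the robber needs the number $M$ of words to be somewhat larger than $\delta^{-n}$. The coins cost a factor $2^{-(m+1)}$, which is constant as $n\to\infty$. On the other side, if two words agree in more than $\varepsilon n$ coordinates with probability at most $\theta^n$, we need $M^2\theta^n$ to be small. Both are possible if $\theta<\delta^2$. This is condition (1).

**Lemma 7 (Main Lemma).** Let $L>m\ge1$ be integers, $\delta=1-\frac mL$, and let $0<\varepsilon<1$ satisfy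
$$\theta:=\Big(\frac e{\varepsilon L}\Big)^{\varepsilon}<\delta^2.\tag{1}$$
Then there is a connected graph $G$ with $c(G)\ge m+1$ such that every induced path, and every induced cycle of length at least $4$, has at most $L/(1-\varepsilon)$ vertices.

*Proof.* Three elementary facts are used: the union bound; $1-p\le e^{-p}$; and $\binom na\le\left(\frac{en}a\right)^a$ for $1\le a\le n$. The last holds because $\binom na\le\frac{n^a}{a!}$ and $e^a\ge\frac{a^a}{a!}$.

**Step 1: the random graph.** Fix $L,m,\varepsilon$; only $n$ will grow. Let $n$ be a large integer and
$$M=\lceil n^2\delta^{-n}\rceil\le2n^2\delta^{-n},$$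
where the inequality holds since $n^2\delta^{-n}\ge1$. Choose words $w_1,\dots,w_M$ independently and uniformly from $[L]^n$. Independently, for each pair $i\ne j$, choose a fair coin $\eta_{ij}=\eta_{ji}\in\{0,1\}$. Let $G$ have vertex set $\{1,\dots,M\}$, with $i\sim j$ if and only if $w_i,w_j$ agree in at least one coordinate or $\eta_{ij}=1$.

We show that each of three events (E1), (E2), (E3) has probability tending to $1$ as $n\to\infty$. Then some outcome satisfies all three.

**Step 2: words agree rarely.** This is what Lemma 6 needs.

(E1) *Any two words $w_i,w_j$ ($i\ne j$) agree in at most $\varepsilon n$ coordinates.*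

Put $a=\lceil\varepsilon n\rceil$, so $1\le a\le n$. If (E1) fails for a pair, that pair agrees in more than $\varepsilon n$, hence in at least $a$, coordinates. A fixed set of $a$ coordinates consists of agreements with probability $L^{-a}$. So the pair fails with probability at most
$$\binom naL^{-a}\le\Big(\frac{en}{aL}\Big)^a\le\Big(\frac e{\varepsilon L}\Big)^a\le\Big(\frac e{\varepsilon L}\Big)^{\varepsilon n}=\theta^n .$$
The second inequality uses $a\ge\varepsilon n$. The third uses $a\ge\varepsilon n$ together with $\frac e{\varepsilon L}<1$, which follows from (1) because $\theta<\delta^2<1$. By the union bound, (E1) fails with probability at most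
$$M^2\theta^n\le4n^4\Big(\frac{\theta}{\delta^2}\Big)^n\longrightarrow0 .$$

**Step 3: the robber always has a safe exit.** This is what forces many cops.

(E2) *For every vertex $v$ and every $m$-set $S\not\ni v$ of vertices there is $u\notin S\cup\{v\}$ with $u\sim v$ and $u\not\sim s$ for all $s\in S$.*

Fix $v$ and $S$, and condition on the words $(w_s)_{s\in S}$. For $u\notin S\cup\{v\}$ let $A_u$ be the event that in every coordinate $w_u$ avoids the letters of all $w_s$ ($s\in S$), and that $\eta_{uv}=1$ and $\eta_{us}=0$ for all $s\in S$. If $A_u$ occurs, then $u\sim v$ by the coin. Moreover $u\not\sim s$ for every $s\in S$, since the words agree nowhere and the coin is $0$. So $u$ is as required.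

In each coordinate at most $m$ of the $L$ letters are forbidden, so $w_u$ avoids them all with probability at least $\delta^n$. The $m+1$ coins are right with probability $2^{-(m+1)}$. Hence $A_u$ has conditional probability at least
$$p:=\delta^n2^{-(m+1)} .$$
Given the words of $S$, the event $A_u$ depends only on $w_u$, $\eta_{uv}$ and $(\eta_{us})_{s\in S}$. For different $u$ these are disjoint sets of independent variables, so the events $A_u$ are conditionally independent. There are $M-m-1$ choices of $u$ (and $M\ge m+1$ for large $n$), so the pair $v,S$ fails with probability at most
$$(1-p)^{M-m-1}\le e^{-pM+p(m+1)}\le e^{\,1-n^22^{-(m+1)}},$$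
because $pM\ge n^22^{-(m+1)}$ and $p(m+1)\le(m+1)2^{-(m+1)}\le1$. The number of choices of $(v,S)$ is at most $M^{m+1}\le(2n^2\delta^{-n})^{m+1}=e^{O(n)}$, as $m$ and $\delta$ are fixed. The exponent $-n^22^{-(m+1)}$ is quadratic in $n$ and beats this, so the total failure probability tends to $0$. (This is the purpose of the factor $n^2$ in $M$.)

**Step 4: connectedness.**

(E3) *$G$ is connected.*

Fix two vertices. Any third vertex is joined to both of them by coins alone with probability $\frac14$, independently for different third vertices. So the two have no common neighbor with probability at most $(3/4)^{M-2}$. As $M\to\infty$, the union bound gives failure probability at most $M^2(3/4)^{M-2}\to0$.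

From now on fix $n$ with $M\ge m+2$ and an outcome satisfying (E1)–(E3).

**Step 5: $m$ cops do not win.** The robber keeps this invariant: when the cops are to move, he is neither on nor adjacent to the vertex of any cop.

*Start.* Let the cops start on a vertex set $S_0$, $|S_0|\le m$. Enlarge $S_0$ to an $m$-set $S$, pick any $v\notin S$, and let the robber start at the vertex $u$ that (E2) gives for $v,S$. Then $u\notin S$ is nonadjacent to all of $S\supseteq S_0$.

*Continuation.* Let the robber be at $v$ with the invariant, and let the cops move. As no cop was on or adjacent to $v$, no cop is on $v$ now. So the set of cop positions can be enlarged to an $m$-set $S\not\ni v$. By (E2) the robber can move to a neighbor $u$ of $v$ that is not in $S$ and not adjacent to any vertex of $S$. This restores the invariant.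

So the robber is never caught and $c(G)\ge m+1$.

**Step 6: induced paths and cycles are short.** By construction, agreement in a coordinate implies adjacency in $G$, and (E1) says that any two words agree in at most $\varepsilon n$ coordinates. So Lemma 6 applies: every induced path, and every induced cycle of length at least $4$, has at most $L/(1-\varepsilon)$ vertices. $\blacksquare$

## Constant $\delta$ and $\varepsilon$: proof of Theorem 1

Lemma 7 produces about $m=(1-\delta)L$ cops against $k\approx L/(1-\varepsilon)$, so the ratio of cops to $k$ is about $(1-\delta)(1-\varepsilon)$. To refute the Conjecture we need this product to exceed $\frac12$. With $\delta=\varepsilon=\frac14$ it is $\frac9{16}$.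

**Proof of Theorem 1.** Let $L\ge10^6$ be a multiple of $12$, and take $m=\frac{3L}4$, an integer, so $\delta=\frac14$; take $\varepsilon=\frac14$. Condition (1) reads
$$\Big(\frac{4e}L\Big)^{1/4}<\frac1{16},\qquad\text{i.e.}\qquad L>4e\cdot16^4=262144\,e\approx712{,}581,$$
which holds for $L\ge10^6$. Lemma 7 gives a connected graph $G$ with $c(G)\ge\frac{3L}4+1$ whose induced cycles of length at least $4$ have at most $\frac L{1-1/4}=\frac{4L}3$ vertices. Put $k=\frac{4L}3+1$, an integer with $k\ge4$. Then $G$ is $(C_k,C_{k+1},\dots)$-free. Since $\frac k2=\frac{2L}3+\frac12$,
$$\frac{3L}4+1-\frac k2=\frac L{12}+\frac12 .$$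
This is unbounded as $L\to\infty$ through multiples of $12$, so no $N$ as in the Conjecture exists. $\blacksquare$

## Letting $\delta,\varepsilon\to0$: proof of Theorem 2 and Corollary 4

To push the ratio $(1-\delta)(1-\varepsilon)$ to $1$, both parameters must tend to $0$ as $L$ grows, without violating (1). Taking logarithms in $\varepsilon\log\frac e{\varepsilon L}<2\log\delta$, we see that (1) is equivalent to
$$\varepsilon\log\frac{\varepsilon L}e>2\log\frac1\delta .\tag{2}$$
If $\delta$ is about $1/\log L$, the right side is about $2\log\log L$. The left side is about $\varepsilon\log L$, so an $\varepsilon$ of order $\frac{\log\log L}{\log L}$ should do.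

**Step 1: the lemma with parameters depending on $L$.** For large $L$ put
$$m=L-\Big\lceil\frac L{\log L}\Big\rceil,\qquad \varepsilon_L=\frac{3\log\log L}{\log L}.$$
Then $1\le m<L$ and $0<\varepsilon_L<1$ for large $L$, and $\delta=\frac1L\lceil\frac L{\log L}\rceil\ge\frac1{\log L}$. The right side of (2) is at most $2\log\log L$. For large $L$ we have $\varepsilon_L\ge\frac1{\log L}$, so $\log\frac{\varepsilon_LL}e\ge\log L-\log\log L-1$, and the left side of (2) is at least
$$\frac{3\log\log L}{\log L}\big(\log L-\log\log L-1\big)=3\log\log L\Big(1-\frac{\log\log L+1}{\log L}\Big)>2\log\log L$$
for large $L$. So (1) holds. Lemma 7 gives a connected graph with cop number at least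
$$m+1=L+1-\Big\lceil\frac L{\log L}\Big\rceil\ge L-\frac L{\log L},$$
whose induced paths, and induced cycles of length at least $4$, have at most $L/(1-\varepsilon_L)$ vertices.

**Step 2: choosing $L$ for a given $k$.** We need $L/(1-\varepsilon_L)<k$ with $L$ as close to $k$ as possible. For large $k$ let
$$L=\Big\lfloor\Big(1-\frac{4\log\log k}{\log k}\Big)k\Big\rfloor .$$
Since $\frac{\log\log k}{\log k}\to0$, we have $\frac k2\le L\le k$ for large $k$; in particular $L\to\infty$ with $k$ and Step 1 applies. Moreover
$$\varepsilon_L=\frac{3\log\log L}{\log L}\le\frac{3\log\log k}{\log(k/2)}<\frac{4\log\log k}{\log k},$$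
where the last inequality amounts to $3\log k<4\log k-4\log2$, i.e. $k>16$. Therefore $L\le\big(1-\frac{4\log\log k}{\log k}\big)k<(1-\varepsilon_L)k$, i.e. $L/(1-\varepsilon_L)<k$. As $k\ge4$, the graph of Step 1 is both $P_k$-free and $(C_k,C_{k+1},\dots)$-free.

**Step 3: counting the cops.** Use $L\ge k-\frac{4k\log\log k}{\log k}-1$ and $\frac L{\log L}\le\frac k{\log(k/2)}\le\frac{2k}{\log k}$; the last inequality holds once $\log(k/2)\ge\frac12\log k$, i.e. $k\ge4$. The cop number is at least
$$L-\frac L{\log L}\ \ge\ k-\frac{4k\log\log k}{\log k}-1-\frac{2k}{\log k}\ \ge\ k-\frac{5k\log\log k}{\log k}$$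
for large $k$, since $1+\frac{2k}{\log k}\le\frac{k\log\log k}{\log k}$ for large $k$. As the graph lies in both classes, this bounds both $f(k)$ and $g(k)$ from below, which proves Theorem 2. $\blacksquare$

**Proof of Corollary 4.** For large $k$, Theorems 2 and 3 give
$$1-\frac{5\log\log k}{\log k}\ \le\ \frac{f(k)}k\ \le\ \frac{k-3}k,\qquad 1-\frac{5\log\log k}{\log k}\ \le\ \frac{g(k)}k\ \le\ \frac{k-2}k,$$
so both ratios tend to $1$.

If $a\ge1$, take $N=-2$. For $k\ge4$ we have $f(k)\le k-3\le k-2$, and $f(3)=1=3-2$. So $c(G)\le f(k)\le k-2\le ak+N$ for all $k\ge3$ and all $(C_k,C_{k+1},\dots)$-free $G$.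

If $a<1$, then Theorem 2 gives
$$f(k)-ak\ \ge\ k\Big(1-a-\frac{5\log\log k}{\log k}\Big)\longrightarrow\infty,$$
so no constant $N$ works. The Conjecture is the case $a=\frac12$, so it is false. $\blacksquare$
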